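# A Markov chain on indecomposable modules and the rank formula for Frobenius splitting

## 1. Modules as states: the rank chain

Fix a prime number $p$ and an F-finite Noetherian local ring $(R,\mathfrak m,k)$ of characteristic $p$. Here F-finite means that Frobenius makes $R$ a finite module over itself. All modules are finitely generated. We assume throughout (until a remark in Section 11) that the Krull–Remak–Schmidt property, KRS for short, holds: every module is a finite direct sum of indecomposables, and the isomorphism classes that occur, with their multiplicities, are unique.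

Write $q=p^e$. The module $F^e_*M$ is $M$ with $R$ acting through the $e$-th iterate of Frobenius: if $F^e_*z$ denotes $z\in M$ viewed in $F^e_*M$, then $r\cdot F^e_*z=F^e_*(r^qz)$. The functor $F^e_*$ is exact and additive, and it commutes with localization. Put $\alpha=\alpha(R)=\log_p[k:k^p]$. A theorem of Kunz says that $\alpha(R_{\mathfrak p})=\alpha+\dim R/\mathfrak p$ for every prime $\mathfrak p$.

Two length computations drive everything. If $L$ has finite length, then
$$\ell_R(F^e_*L)=q^{\alpha}\,\ell_R(L), \tag{1.1}$$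
because $F^e_*$ is exact and $F^e_*k$ is a $k$-vector space of dimension $[k:k^{q}]=q^\alpha$. Next, let $\mathfrak p$ be a prime with $\dim R/\mathfrak p=d$, let $M_{\mathfrak p}$ have finite length, and set $\operatorname{rk}_{\mathfrak p}(M)=\ell_{R_{\mathfrak p}}(M_{\mathfrak p})$. Applying (1.1) over $R_{\mathfrak p}$, where $\alpha(R_{\mathfrak p})=d+\alpha$, gives
$$\operatorname{rk}_{\mathfrak p}(F^e_*M)=q^{d+\alpha}\operatorname{rk}_{\mathfrak p}(M)=Q^e\operatorname{rk}_{\mathfrak p}(M),\qquad Q:=p^{d+\alpha}. \tag{1.2}$$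

For $M$ and an indecomposable $Z$, let $m_e(M\leadsto Z)$ be the number of summands isomorphic to $Z$ in a decomposition of $F^e_*M$ into indecomposables. Here is the object on which the whole argument turns.

**Definition (rank chain).** Fix a prime $\mathfrak p$ with $\dim R/\mathfrak p=d$, and write $\operatorname{rk}=\operatorname{rk}_{\mathfrak p}$. Let $\mathcal S$ be a countable set of isomorphism classes of indecomposable modules $Z$ with $\mathfrak pZ=0$ and $\operatorname{rk}Z>0$, such that every indecomposable summand of positive rank of $F_*Z$, for $Z\in\mathcal S$, lies again in $\mathcal S$. Put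
$$T(Z,Z')=\frac{m_1(Z\leadsto Z')\,\operatorname{rk}Z'}{Q\,\operatorname{rk}Z}\qquad(Z,Z'\in\mathcal S).$$

This is a stochastic matrix: $F_*Z$ has rank $Q\operatorname{rk}Z$ by (1.2), rank is additive, and summands of rank $0$ contribute nothing, so each row sums to $1$. In words, decompose $F_*Z$ and step to a summand with probability equal to its share of the rank. The powers of $T$ record the decompositions of all $F^e_*Z$:
$$T^{(e)}(Z,Z')=\frac{m_e(Z\leadsto Z')\,\operatorname{rk}Z'}{Q^e\,\operatorname{rk}Z}. \tag{1.3}$$
Indeed, KRS gives $m_{e+1}(Z\leadsto Z')=\sum_{Z''}m_e(Z\leadsto Z'')\,m_1(Z''\leadsto Z')$ over all indecomposables $Z''$. If $\operatorname{rk}Z''=0$, then $\operatorname{rk}F_*Z''=0$, so $m_1(Z''\leadsto Z')=0$ as $\operatorname{rk}Z'>0$. The remaining $Z''$ (those with $m_e(Z\leadsto Z'')>0$ and positive rank) lie in $\mathcal S$, and (1.3) follows by induction on $e$, the ranks of $Z''$ canceling.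

What the chain is for: the question "how many copies of $X$ split off $F^e_*M$, asymptotically in $e$?" becomes "how often is the chain in state $X$?". The rank formula below says, in this language, that the answer does not depend on where the chain starts.

## 2. Contributors and the rank formula

**Definition (F-contributor).** An indecomposable $X$ is an F-contributor if there is some $M$ with
$$\limsup_{e}\frac{m_e(M\leadsto X)}{p^{e(\dim X+\alpha)}}>0 .$$
No condition is put on $\dim M$.

**Definition (Cesàro F-splitting signature).** For a prime $\mathfrak p$,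
$$s^{C}(M\leadsto X)_{\mathfrak p}=\lim_{n\to\infty}\frac1n\sum_{e=1}^{n}\frac{m_e(M\leadsto X)}{p^{e\,\alpha(R_{\mathfrak p})}}$$
whenever this limit exists. Nothing is localized: $m_e$ counts over $R$, and $\mathfrak p$ enters only through the exponent $\alpha(R_{\mathfrak p})=\alpha+\dim R/\mathfrak p$.

**Definition (generalized rank).** If $\dim R/\mathfrak p=\dim M$, then $M_{\mathfrak p}$ has finite length, and $\operatorname{rk}_{\mathfrak p}(M)=\ell_{R_{\mathfrak p}}(M_{\mathfrak p})$. It is $0$ when $\mathfrak p\notin\operatorname{Supp}M$. We use the same notation whenever $\dim M\le\dim R/\mathfrak p$.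

For instance, if $R=k[[x]]$, $\mathfrak p=\mathfrak m$ and $M=R/(x^t)$, then $\operatorname{rk}_{\mathfrak m}(M)=t$, although $M$ is cyclic.

The following is posed as a conjecture in Alapan Mukhopadhyay and Ilya Smirnov, "A dynamical approach to Frobenius splitting", arXiv:2610.40392 (2026).

**Conjecture (rank formula).** Let $X$ be an indecomposable F-contributor and let $\mathfrak p\in\operatorname{Supp}X$ with $\dim R/\mathfrak p=\dim X$. Then for every $M$ of dimension $\dim X$ the Cesàro limits exist and
$$s^{C}(M\leadsto X)_{\mathfrak p}=\frac{\operatorname{rk}_{\mathfrak p}(M)}{\operatorname{rk}_{\mathfrak p}(X)}\;s^{C}(X\leadsto X)_{\mathfrak p}.$$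

The conjecture is true, and the Cesàro limits are honest limits.

**Theorem 1.** Let $X$ be an indecomposable F-contributor and $d=\dim X$.

1. There is exactly one prime $\mathfrak p\in\operatorname{Supp}X$ with $\dim R/\mathfrak p=d$; moreover $\mathfrak pX=0$ and $\operatorname{Ass}X=\{\mathfrak p\}$.
2. There is a real number $\sigma(X)>0$ such that for every $M$ with $\dim M\le d$
$$\lim_{e\to\infty}\frac{m_e(M\leadsto X)}{p^{e(d+\alpha)}}=\sigma(X)\operatorname{rk}_{\mathfrak p}(M).$$

Theorem 1 proves the conjecture. Convergence implies Cesàro convergence to the same limit, so $s^C(M\leadsto X)_{\mathfrak p}=\sigma(X)\operatorname{rk}_{\mathfrak p}(M)$ for every $M$ of dimension $d$, and for $M=X$ this reads $s^C(X\leadsto X)_{\mathfrak p}=\sigma(X)\operatorname{rk}_{\mathfrak p}(X)$, with $0<\operatorname{rk}_{\mathfrak p}(X)<\infty$. Dividing gives the formula.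

Some notation used throughout: $A\mid B$ means that $A$ is isomorphic to a direct summand of $B$; for $X\ne0$,
$$\nu(Z,X)=\max\{r:X^r\mid Z\},\qquad \nu_e(M,X)=\nu(F^e_*M,X).$$
Under KRS, $\nu_e(M,X)=m_e(M\leadsto X)$ for $X$ indecomposable. The minimal number of generators is $\mu$.

## 3. Four rings counted by hand

**Example 1 (dimension zero).** Let $R$ be arbitrary and $\mathfrak m^tM=0$. For $q\ge t$ we have $\mathfrak m F^e_*M=F^e_*(\mathfrak m^{[q]}M)=0$, so $F^e_*M$ is a $k$-vector space, and (1.1) gives $m_e(M\leadsto k)=q^\alpha\ell(M)$. Thus $k$ is an F-contributor of dimension $0$, $\sigma(k)=1$, and the rank in the formula must be the length $\ell(M)$.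

**Example 2 (a power series ring in one variable).** Let $R=k[[x]]$ with $k$ perfect, so $\alpha=0$. Then $F^e_*R$ is free on $F^e_*1,F^e_*x,\dots,F^e_*x^{q-1}$. For $M=R^r\oplus T$ with $T$ torsion, $F^e_*T$ is torsion, so $m_e(M\leadsto R)=rq$. Here $d=1$, $\mathfrak p=0$, $\operatorname{rk}M=r$ and $\sigma(R)=1$.

**Example 3 (a node).** Let $R=k[[x,y]]/(xy)$ with $k$ perfect. Sorting the monomials $1,x^i,y^j$ by exponent modulo $q$ gives
$$F^e_*R\;\cong\;R\oplus (R/y)^{q-1}\oplus(R/x)^{q-1}:$$
the submodule generated by $F^e_*1$ is $F^e_*\{s^q\}\cong R$, and for $1\le i\le q-1$ the submodule generated by $F^e_*x^i$ is killed by $y$ and is isomorphic to $R/y$; symmetrically for $y^j$. Also $F^e_*(R/y)\cong(R/y)^q$. With $d=1$ and $\mathfrak p=(y)$ we have $\operatorname{rk}_{\mathfrak p}(R)=\operatorname{rk}_{\mathfrak p}(R/y)=1$, and $(q-1)/q\to1$ agrees with $\sigma(R/y)=1$. The summand $R$ occurs once in $F^e_*R$, which is negligible against $q$. Part 1 of Theorem 1 predicts this: a module supported on two branches is never a contributor.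

**Example 4 (a Veronese ring).** Let $p$ be odd, $k$ perfect, $S=k[[x,y]]$, $R=k[[x^2,xy,y^2]]$ the part of $S$ of even degree, and $N=Rx+Ry$ the part of odd degree. Both $R$ and $N$ are torsion-free of rank $1$, hence indecomposable, and $\mu(N)=2$, so $N\not\cong R$. Now $F^e_*S$ is free over $S$ on the $F^e_*(x^iy^j)$, $0\le i,j\le q-1$. The element $s\cdot F^e_*(x^iy^j)=F^e_*(s^qx^iy^j)$ has, for $s$ homogeneous, degree parity $\deg s+i+j$, since $q$ is odd. So
$$F^e_*R\cong R^{(q^2+1)/2}\oplus N^{(q^2-1)/2},\qquad F^e_*N\cong N^{(q^2+1)/2}\oplus R^{(q^2-1)/2},$$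
because $(q^2+1)/2$ of the pairs $(i,j)$ have $i+j$ even. Here $d=2$, $\alpha=0$, $Q=p^2$. The rank chain on $\{R,N\}$ has two states, its stationary distribution is $(\tfrac12,\tfrac12)$, and from either starting point $m_e/Q^e\to\tfrac12$. So $\sigma(R)=\sigma(N)=\tfrac12$.

## 4. Hitting probabilities and infinite Hom modules

We recall the classical limit theorems for a countable Markov chain (Feller, *An Introduction to Probability Theory* I, Ch. XIII, XV; Norris, *Markov Chains*, Ch. 1). A state is recurrent if the chain started there returns with probability $1$, otherwise transient; a recurrent state is positive recurrent if its expected return time is finite, otherwise null recurrent. The period of a recurrent state $X$ is the greatest common divisor of the $e\geq 1$ with $T^{(e)}(X,X)>0$.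

* **(MC1)** If $X$ is transient or null recurrent, then $T^{(e)}(Y,X)\to0$ for every state $Y$.
* **(MC2)** If $X$ is positive recurrent, its communicating class $\mathcal C$ is closed (the chain cannot leave it) and carries a unique stationary probability distribution $\pi$. We have $\pi(Z)>0$ and $\frac1n\sum_{e=1}^nT^{(e)}(X,Z)\to\pi(Z)$ for $Z\in\mathcal C$. If $t$ is the period of $X$, then $T^{(et)}(X,X)\to t\,\pi(X)$.
* **(MC3)** If $X$ is positive recurrent and $f_{YX}$ is the probability that the chain started at $Y$ ever visits $X$, then $\frac1n\sum_{e=1}^nT^{(e)}(Y,X)\to f_{YX}\,\pi(X)$.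

The first thing to try is to apply these to the rank chain. Take $R$ to be a domain, $\mathfrak p=0$, and $Y$ a state. By (1.3) and (MC3), the Cesàro limit of $m_e(Y\leadsto X)/Q^e$ exists and equals $f_{YX}\,\pi(X)\operatorname{rk}Y/\operatorname{rk}X$. So existence is free, and the rank formula for $M=Y$ is equivalent to the assertion
$$f_{YX}=1 .$$
Here the chain alone stops helping. Nothing in a stochastic matrix forbids three states $Y,X,X'$ with $X,X'$ absorbing and $T(Y,X)=T(Y,X')=\tfrac12$; then $f_{YX}=\tfrac12$. On an infinite state space the mass may also drift off through transient states, and $X$ may have period $t>1$. One needs an input from algebra that is blind to the starting point.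

Such an input exists: lengths of $\operatorname{Hom}(F^e_*N,W)$, for $W$ of finite length, are asymptotically proportional to the rank of $N$ (Section 7). So one would like a functor of this kind that counts copies of $X$. When $\operatorname{End}X$ is local, a functor that counts exactly is the quotient of $\operatorname{Hom}(-,X)$ by the maps that are not split epimorphisms. But if $d>0$ and $X$ and $N$ are nonzero and torsion-free over a domain of dimension $d$, then $\operatorname{Hom}(N,X)$ is torsion-free of positive rank, so of infinite length, and the comparison of lengths in Section 7, which subtracts the length of one Hom module from another, has no meaning.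

The way out is to replace $X$ by its truncations $W_n=X/\mathfrak m^nX$. The functor that counts copies of $W_n$ in $Z/\mathfrak m^nZ$ is of finite length, so it is governed by rank. It overcounts copies of $X$. The chain, with its stationary distribution $\pi$, shows that the average overcount tends to $0$ as $n\to\infty$. So each tool repairs the other.

## 5. Size estimates for $F^e_*$

**Growth of generators.** For a fixed $C$,
$$\mu(F^e_*C)=O(q^{\dim C+\alpha}). \tag{5.1}$$
Indeed $F^e_*C/\mathfrak mF^e_*C=F^e_*(C/\mathfrak m^{[q]}C)$, so $\mu(F^e_*C)\le\ell(F^e_*(C/\mathfrak m^{[q]}C))=q^\alpha\ell(C/\mathfrak m^{[q]}C)$ (in fact equality holds). If $\mathfrak m$ is generated by $h\ge1$ elements, a monomial of degree $hq$ in them contains some generator to a power $\ge q$, so $\mathfrak m^{hq}\subseteq\mathfrak m^{[q]}$, and $\ell(C/\mathfrak m^{hq}C)=O(q^{\dim C})$ by the Hilbert–Samuel polynomial. For $C=0$ the left side is $0$. In particular, $\dim C<d$ implies $\mu(F^e_*C)=O(q^{d-1+\alpha})$, and when $d=0$ this means $C=0$.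

**Torsion functors.** For an ideal $I$ let $\Gamma_I(Z)=\{z: I^nz=0\text{ for some }n\}$, and let $\Gamma_{<d}(Z)=\{z:\dim Rz<d\}$. Both are submodules and additive functors of $Z$. Both depend only on the radical of $\operatorname{ann}(z)$. The annihilator of $F^e_*z$ is $\{r:r^qz=0\}$, which has the same radical as $\operatorname{ann}(z)$. Therefore
$$\Gamma_I(F^e_*Z)=F^e_*\Gamma_I(Z),\qquad \Gamma_{<d}(F^e_*Z)=F^e_*\Gamma_{<d}(Z). \tag{5.2}$$
Finally, if $I^tZ=0$, then for $q\ge t$
$$I\cdot F^e_*Z=F^e_*(I^{[q]}Z)\subseteq F^e_*(I^qZ)=0. \tag{5.3}$$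
So high Frobenius push-forwards kill nilpotent behavior, as in Example 1.

## 6. A contributor lives on one prime

The purpose of this section is part 1 of Theorem 1. It lets us work over the domain $R/\mathfrak p$ afterwards. The statement is for $\nu_e$ and does not use KRS, because we will apply it over $\hat R$ as well.

**Lemma 1.** Let $X\ne0$, $d\ge\dim X$, and let $M_0$ satisfy $\limsup_e\nu_e(M_0,X)/q^{d+\alpha}>0$.

(a) $\dim X=d$ and $\Gamma_{<d}(X)=0$.

(b) If $X$ is indecomposable, there is exactly one prime $\mathfrak p\in\operatorname{Supp}X$ with $\dim R/\mathfrak p=d$; moreover $\mathfrak pX=0$ and $\operatorname{Ass}X=\{\mathfrak p\}$, that is, $X$ is a torsion-free $R/\mathfrak p$-module.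

**Proof.** Write $\nu_e=\nu_e(M_0,X)$, so $X^{\nu_e}\mid F^e_*M_0$.

**Step 1: part (a), by comparing growth.** Apply $\Gamma_{<d}$ and (5.2): $\Gamma_{<d}(X)^{\nu_e}\mid F^e_*\Gamma_{<d}(M_0)$. If $\Gamma_{<d}(X)\ne0$, counting generators gives $\nu_e\le\mu(F^e_*\Gamma_{<d}(M_0))=O(q^{d-1+\alpha})$ by (5.1), against the hypothesis. So $\Gamma_{<d}(X)=0$. If $\dim X<d$ then $X=\Gamma_{<d}(X)=0$, which is excluded.

**Step 2: $X$ is killed by a radical ideal.** An associated prime of $X$ of dimension $<d$ would give a nonzero element of $\Gamma_{<d}(X)$. So all associated primes have dimension $d$; they are the primes $P_1,\dots,P_s$ of dimension $d$ in $\operatorname{Supp}X$, and $I:=\bigcap P_i=\sqrt{\operatorname{ann}X}$. Thus $\Gamma_I(X)=X$. Put $M_1=\Gamma_I(M_0)$. Applying $\Gamma_I$, we get $X^{\nu_e}\mid F^e_*M_1$. Some $I^t$ kills $M_1$, so by (5.3) $I$ kills $F^e_*M_1$ for $e\gg0$. Since $\nu_e>0$ for infinitely many $e$, $IX=0$.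

**Step 3: there is only one $P_i$.** Suppose $s\ge2$. Let $J=P_2\cap\dots\cap P_s$ and $\Phi(Z)=Z/(\Gamma_{P_1}(Z)+\Gamma_J(Z))$. This is an additive functor, and it commutes with $F^e_*$ by (5.2) and exactness.

We claim $\dim\Phi(M_1)<d$. We have $\operatorname{Supp}M_1\subseteq V(I)$; a prime of dimension $d$ in $V(I)$ contains some $P_i$, which also has dimension $d$, so it equals $P_i$. There are no inclusions among the $P_i$, so $IR_{P_i}=P_iR_{P_i}$ for all $i$, and $JR_{P_i}=P_iR_{P_i}$ for $i\ge2$. Since $M_1$ is $I$-power torsion and torsion functors commute with localization, $\Gamma_{P_1}(M_1)_{P_1}=(M_1)_{P_1}$, and $\Gamma_J(M_1)_{P_i}=(M_1)_{P_i}$ for $i\ge2$. So $\Phi(M_1)_{P_i}=0$ for every $i$, and the claim follows.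

Now $\Phi(X)^{\nu_e}\mid F^e_*\Phi(M_1)$, and $\mu(F^e_*\Phi(M_1))=O(q^{d-1+\alpha})$. As in Step 1, $\Phi(X)=0$, that is $X=\Gamma_{P_1}(X)+\Gamma_J(X)$. The intersection of the two summands is supported in $V(P_1+J)$. A prime there contains $P_1$ and some $P_i$ with $i\ge2$, so strictly contains $P_1$ and has dimension $<d$. Hence the intersection lies in $\Gamma_{<d}(X)=0$, and $X=\Gamma_{P_1}(X)\oplus\Gamma_J(X)$. Localizing at $P_1$ gives $\Gamma_{P_1}(X)_{P_1}=X_{P_1}\ne0$, and localizing at $P_2$ gives $\Gamma_J(X)_{P_2}=X_{P_2}\ne0$. So $X$ is decomposable, a contradiction. Hence $s=1$; with $\mathfrak p=P_1=I$, Step 2 gives $\mathfrak pX=0$ and $\operatorname{Ass}X=\{\mathfrak p\}$. $\square$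

Applied with $d=\dim X$, Lemma 1(b) is part 1 of Theorem 1.

## 7. Finite-length functors see only the rank

This section supplies the input that is blind to the starting point. Let $W$ have finite length. A quotient functor $D$ of $\operatorname{Hom}_R(-,W)$ is $\operatorname{Hom}_R(-,W)$ modulo a subfunctor whose values are $R$-submodules. Such a $D$ is contravariant, $R$-linear on maps, hence additive, and has finite-length values.

**Lemma 2.** Let $d\ge0$ and let $D$ be a quotient functor of $\operatorname{Hom}_R(-,W)$, $W$ of finite length. Let $f:N\to N'$ and $g:N'\to N$ be maps whose cokernels have dimension $<d$. Then there is $C$ such that for all $e$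
$$\ell(\operatorname{coker}D(F^e_*f))\le Cq^{d-1+\alpha},\qquad |\ell D(F^e_*N)-\ell D(F^e_*N')|\le Cq^{d-1+\alpha}.$$

**Proof.** The point is that maps in both directions control the cokernel of $\operatorname{Hom}(F^e_*f,W)$, which no single map controls. Let $h_e(\cdot)=\ell\operatorname{Hom}(F^e_*(\cdot),W)$. The kernel of $\operatorname{Hom}(F^e_*f,W):\operatorname{Hom}(F^e_*N',W)\to\operatorname{Hom}(F^e_*N,W)$ is $\operatorname{Hom}(F^e_*\operatorname{coker}f,W)$, of length at most $\ell(W)\mu(F^e_*\operatorname{coker}f)\le C_1q^{d-1+\alpha}$ by (5.1). The same holds for $g$ after enlarging $C_1$. So $h_e(N')\le h_e(N)+C_1q^{d-1+\alpha}$ and conversely, that is $|h_e(N)-h_e(N')|\le C_1q^{d-1+\alpha}$. Therefore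
$$\ell(\operatorname{coker}\operatorname{Hom}(F^e_*f,W))=h_e(N)-h_e(N')+\ell(\ker\operatorname{Hom}(F^e_*f,W))\le2C_1q^{d-1+\alpha}.$$
Since $D(F^e_*N)$ is a quotient of $\operatorname{Hom}(F^e_*N,W)$, $\operatorname{coker}D(F^e_*f)$ is a quotient of this cokernel. That is the first bound, and it gives $\ell D(F^e_*N)\le\ell D(F^e_*N')+2C_1q^{d-1+\alpha}$. Exchanging $f$ and $g$ gives the other inequality. $\square$

**Lemma 3.** Let $P$ be a prime, $\dim R/P=d$, $B=R/P$, $Q=p^{d+\alpha}$, and $D$ as in Lemma 2. There is $\lambda_D\ge0$ with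
$$\lim_{e}\frac{\ell D(F^e_*N)}{Q^e}=\lambda_D\operatorname{rk}_P(N)\qquad\text{for every $B$-module }N.$$

**Proof.** Let $r=\operatorname{rk}_PN$, so $N_P\cong\kappa(P)^r$ where $\kappa(P)=B_P$ is the fraction field of $B$. Clearing denominators in an isomorphism and its inverse, we find maps $N\to B^r$ and $B^r\to N$ that are isomorphisms at $P$. Their cokernels are $B$-modules vanishing at $P$, so they have dimension $<d$. With $x_e=\ell D(F^e_*B)$, Lemma 2 gives
$$\ell D(F^e_*N)=r\,x_e+O(Q^e/q).$$
The module $F_*B$ is a $B$-module of rank $Q$. Taking $N=F_*B$ gives $x_{e+1}=Qx_e+O(Q^e/p^e)$. So $|x_{e+1}/Q^{e+1}-x_e/Q^e|=O(p^{-e})$, the sequence $x_e/Q^e$ is Cauchy, and its limit is $\lambda_D$. $\square$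

## 8. Truncations $X/\mathfrak m^nX$ that recognize $X$

In Sections 8–10 the ring $R$ is **complete**. Then KRS holds and indecomposable modules have local endomorphism rings. The goal of these three sections is the following.

**Theorem 2.** Let $R$ be complete, $X$ an indecomposable F-contributor of dimension $d$, and $P$ the prime of Lemma 1(b). There is $\lambda>0$ such that
$$\lim_e\frac{m_e(M\leadsto X)}{p^{e(d+\alpha)}}=\lambda\operatorname{rk}_P(M)\qquad\text{for all $M$ with }\dim M\le d.$$

Fix $X,d,P$. Put $B=R/P$, $Q=p^{d+\alpha}$, $\operatorname{rk}=\operatorname{rk}_P$, $b=\operatorname{rk}X>0$, and $W_n=X/\mathfrak m^nX$ for $n\ge1$. The next lemma says that for large $n$ the truncation $W_n$ behaves like $X$.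

**Lemma 4.**

(i) For modules $Y,Z$ there is $n(Y,Z)$ such that for $n\ge n(Y,Z)$ the maps $\operatorname{Hom}(Y,Z/\mathfrak m^nZ)\to\operatorname{Hom}(Y,Z/\mathfrak mZ)$ and $\operatorname{Hom}(Y,Z)\to\operatorname{Hom}(Y,Z/\mathfrak mZ)$ have the same image.

(ii) $W_n$ is indecomposable for $n\gg0$.

(iii) If $Z$ is indecomposable and $Z\not\cong X$, then $W_n\nmid Z/\mathfrak m^nZ$ for $n\gg0$.

**Proof.** (i) The modules $\operatorname{Hom}(Y,Z/\mathfrak m^nZ)$ have finite length, so the descending images of later terms in each fixed term stabilize (Mittag-Leffler). The stable images form an inverse system with surjective transition maps and the same limit, so the limit surjects onto the stable image in $\operatorname{Hom}(Y,Z/\mathfrak mZ)$. The limit is $\operatorname{Hom}(Y,\varprojlim Z/\mathfrak m^nZ)=\operatorname{Hom}(Y,Z)$ by completeness.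

(ii) Let $n\ge n(X,X)$ and let $\epsilon\in\operatorname{End}(W_n)$ be idempotent. By (i), applied to $X\to W_n\xrightarrow{\epsilon}W_n$, some $\tilde\epsilon\in\operatorname{End}(X)$ induces the same map as $\epsilon$ on $X/\mathfrak mX$. Since $\operatorname{End}X$ is local, $\tilde\epsilon$ or $1-\tilde\epsilon$ is an automorphism. So $\epsilon$ or $1-\epsilon$ is bijective on $X/\mathfrak mX=W_n/\mathfrak mW_n$, hence surjective on $W_n$ by Nakayama. A surjective idempotent equals $1$. So $\epsilon\in\{0,1\}$.

(iii) Let $n\ge n(X,Z),n(Z,X)$, and suppose $W_n\xrightarrow{i}Z/\mathfrak m^nZ\xrightarrow{j}W_n$ with $ji=1$. By (i) there are $\tilde\imath:X\to Z$ and $\tilde\jmath:Z\to X$ that agree with $i,j$ modulo $\mathfrak m$. Then $\tilde\jmath\tilde\imath$ is the identity on $X/\mathfrak mX$, so it is surjective, hence an automorphism of the Noetherian module $X$. So $X\mid Z$, and $X\cong Z$ as $Z$ is indecomposable, a contradiction. $\square$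

**The functors $D_n$.** Choose $n_0$ with $W_n$ indecomposable for all $n\ge n_0$, and let $n\ge n_0$. As $W_n$ has finite length, $\operatorname{End}(W_n)$ is local. A map $\varphi:Z\to W_n$ induces $\bar\varphi:Z/\mathfrak m^nZ\to W_n$. Let $\operatorname{rad}_n(Z)\subseteq\operatorname{Hom}(Z,W_n)$ be the set of $\varphi$ with $\bar\varphi\psi\in\operatorname{rad}\operatorname{End}(W_n)$ for all $\psi:W_n\to Z/\mathfrak m^nZ$. Since an endomorphism of $W_n$ outside the radical is invertible, $\varphi\in\operatorname{rad}_n(Z)$ if and only if $\bar\varphi$ is not a split epimorphism. Because the radical is a two-sided ideal stable under $R$, $\operatorname{rad}_n(Z)$ is a submodule; and for $h:Z'\to Z$, $\varphi\in\operatorname{rad}_n(Z)$ and $\psi':W_n\to Z'/\mathfrak m^nZ'$ we have $\overline{\varphi h}\,\psi'=\bar\varphi(\bar h\psi')\in\operatorname{rad}\operatorname{End}(W_n)$. So $\operatorname{rad}_n$ is a subfunctor, and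
$$D_n=\operatorname{Hom}(-,W_n)/\operatorname{rad}_n$$
is a quotient functor as in Section 7. Its value at $Z$ depends only on $Z/\mathfrak m^nZ$.

On an indecomposable module $L$ killed by $\mathfrak m^n$, $D_n(L)=0$ unless $L\cong W_n$, since otherwise no map $L\to W_n$ is a split epimorphism; and $D_n(W_n)=\operatorname{End}(W_n)/\operatorname{rad}$, whose length we call $\delta_n>0$. By additivity,
$$\ell D_n(Z)=\delta_n\operatorname{mult}_n(Z),\qquad \operatorname{mult}_n(Z):=\text{multiplicity of }W_n\text{ in }Z/\mathfrak m^nZ. \tag{8.1}$$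
Clearly $\operatorname{mult}_n$ is additive in $Z$, $\operatorname{mult}_n(X)=1$, and
$$\nu(Z,X)\le\operatorname{mult}_n(Z)\le\mu(Z). \tag{8.2}$$
By Lemma 4(iii), $\operatorname{mult}_n(Z)=0$ for $n\gg0$ when $Z\not\cong X$ is indecomposable, but how large $n$ must be depends on $Z$. By Lemma 3 there is $\lambda_n\ge0$ (namely $\lambda_{D_n}/\delta_n$) with
$$\lim_e\frac{\operatorname{mult}_n(F^e_*N)}{Q^e}=\lambda_n\operatorname{rk}(N)\qquad\text{for every $B$-module }N. \tag{8.3}$$

**Example 4, continued.** Take $X=R$ in the Veronese ring. For $n=1$, $W_1=k$, $\operatorname{mult}_1=\mu$, and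
$$\lambda_1=\lim_e\frac{1}{q^2}\Bigl(\frac{q^2+1}2+2\cdot\frac{q^2-1}2\Bigr)=\frac32,$$
an overcount compared with $\sigma(R)=\frac12$. For $n=2$, $N/\mathfrak m^2N$ is spanned by the forms of degrees $1$ and $3$. Suppose $N/\mathfrak m^2N\cong R/\mathfrak m^2\oplus L$. The lengths are $6$ and $4$, and $\mu(N)=2$, so $L$ is cyclic of length $2$ and $\mathfrak mL$ has length $1$. But a minimal generator of $N/\mathfrak m^2N$ has a nonzero linear part $\ell'$, and $\mathfrak m$ times it contains all products of $\ell'$ with $x^2,xy,y^2$, a space of dimension $3$. This is impossible, so $\operatorname{mult}_2(N)=0$ and $\lambda_2=\lim\frac{(q^2+1)/2}{q^2}=\frac12$. Already $n=2$ counts exactly here. With infinitely many states no single $n$ need work for all of them, and the next section deals with that.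

## 9. The overcount tends to zero

The aim is to compute $\lim_n\lambda_n$ by means of the rank chain.

**Step 1: the state space.** We build a chain in which $X$ is a state and the F-contributor hypothesis can be read. Let $M_0$ witness that $X$ is an F-contributor. As $PX=0$, applying $\Gamma_P$ gives $X^{\nu_e(M_0,X)}\mid F^e_*\Gamma_P(M_0)$. By (5.3) there is $e_0$ such that $F^{e_0}_*\Gamma_P(M_0)$ is a $B$-module. Write it as $\bigoplus_jY_j$ with $Y_j$ indecomposable. Then $m_{e+e_0}(M_0\leadsto X)\le\sum_jm_e(Y_j\leadsto X)$, a finite sum, so some $Y=Y_j$ has $\limsup_em_e(Y\leadsto X)/Q^e>0$. Since $b\,m_e(Y\leadsto X)\le\operatorname{rk}F^e_*Y=Q^e\operatorname{rk}Y$, we get $\operatorname{rk}Y>0$. Let $\mathcal S$ be the set of indecomposable modules of positive rank occurring as summands of some $F^e_*X$ or $F^e_*Y$, $e\ge0$. They are $B$-modules, $\mathcal S$ is countable, and it has the closure property of the definition in Section 1. So we have the rank chain $T$ on $\mathcal S$, with (1.3).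

**Step 2: $X$ is positive recurrent.** By (1.3), $\limsup_eT^{(e)}(Y,X)=\limsup_e b\,m_e(Y\leadsto X)/(Q^e\operatorname{rk}Y)>0$, so (MC1) excludes the other cases. Let $\mathcal C$, $\pi$ and $t$ be the class, stationary distribution and period of $X$, as in (MC2).

**Step 3: two functions on $\mathcal C$, and how $T^{(e)}$ acts on them.** For $Z\in\mathcal C$ put
$$g(Z)=\frac{\mu(Z)}{\operatorname{rk}Z},\qquad\gamma_n(Z)=\frac{\operatorname{mult}_n(Z)}{\operatorname{rk}Z}\le g(Z),$$
and write $(T^{(e)}h)(Z)=\sum_{Z'}T^{(e)}(Z,Z')h(Z')$. Let $Z\in\mathcal C$. It is reached from $X$, so it is a summand of some $F^{e'}_*X$, and $F^e_*Z$ is a summand of $F^{e+e'}_*X$. The latter is torsion-free over $B$, because a nonzero $c\in B$ acts on it as a power of $c$ acts on the torsion-free module $X$. So every indecomposable summand of $F^e_*Z$ has positive rank and, $\mathcal C$ being closed, lies in $\mathcal C$. Inserting (1.3) and using additivity of $\mu$ and $\operatorname{mult}_n$, we get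
$$(T^{(e)}g)(Z)=\frac{\mu(F^e_*Z)}{Q^e\operatorname{rk}Z}\le C\,g(Z),\qquad(T^{(e)}\gamma_n)(Z)=\frac{\operatorname{mult}_n(F^e_*Z)}{Q^e\operatorname{rk}Z}\xrightarrow[e\to\infty]{}\lambda_n, \tag{9.1}$$
where $C=\sup_e\mu(F^e_*B)/Q^e$ is finite by (5.1); the inequality holds because $Z$ is a quotient of $B^{\mu(Z)}$, and the limit is (8.3). Note that the limit $\lambda_n$ is the same for every $Z$.

**Step 4: $g$ is $\pi$-integrable.** Write $\pi(h)=\sum_Z\pi(Z)h(Z)$. By (9.1), $\frac1n\sum_{e=1}^n\sum_ZT^{(e)}(X,Z)g(Z)\le C\,g(X)$. By (MC2) and Fatou's lemma, $\pi(g)\le C\,g(X)<\infty$.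

**Step 5: $\lambda_n=\pi(\gamma_n)$.** By stationarity, $\pi(\gamma_n)=\pi(T^{(e)}\gamma_n)$ for every $e$. The functions $T^{(e)}\gamma_n\le T^{(e)}g\le Cg$ are dominated by a $\pi$-integrable function and converge pointwise to the constant $\lambda_n$. Dominated convergence gives $\pi(\gamma_n)=\lambda_n$.

**Step 6: $\lambda_n\to\lambda:=\pi(X)/b$.** As $n\to\infty$, $\gamma_n(X)=1/b$ for all $n\ge n_0$, while $\gamma_n(Z)\to0$ for each $Z\ne X$ in $\mathcal C$. Since $\gamma_n\le g$ and $\pi(g)<\infty$, dominated convergence gives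
$$\lambda_n=\pi(\gamma_n)\longrightarrow\frac{\pi(X)}{b}=\lambda>0,\qquad\text{and }\lambda_n\ge\lambda. \tag{9.2}$$
The inequality holds because the term $Z=X$ alone contributes $\lambda$. In Example 4 with $X=R$, Step 5 for $n=1$ reads $\frac32=\frac12\cdot1+\frac12\cdot2$.

## 10. The limit over a complete ring

We prove Theorem 2 with the $\lambda$ of (9.2).

**Step 1: upper bound for $B$-modules.** For a $B$-module $N$, (8.2) and (8.3) give $\limsup_em_e(N\leadsto X)/Q^e\le\lambda_n\operatorname{rk}N$ for all $n\ge n_0$. Let $n\to\infty$: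
$$\limsup_e\frac{m_e(N\leadsto X)}{Q^e}\le\lambda\operatorname{rk}N. \tag{10.1}$$

**Step 2: the case $M=X$, and aperiodicity.** By (1.3), $T^{(e)}(X,X)=m_e(X\leadsto X)/Q^e$, so (10.1) gives $\limsup_eT^{(e)}(X,X)\le\lambda b=\pi(X)$. But $T^{(et)}(X,X)\to t\,\pi(X)$ with $\pi(X)>0$. So $t=1$, and
$$\lim_e\frac{m_e(X\leadsto X)}{Q^e}=\pi(X)=\lambda b. \tag{10.2}$$

**Step 3: reduction for general $M$.** Let $\dim M\le d$ and $a=\operatorname{rk}_PM$. If $a=0$, then $\operatorname{rk}(F^e_*M)=0$ while $\operatorname{rk}X>0$, so $m_e(M\leadsto X)=0$ for all $e$. Let $a>0$. Then $P\in\operatorname{Supp}M$, and since $\dim M\le d$, $P$ is minimal over $\operatorname{ann}M$. By (5.3) fix $e_0$ such that, with $M_0:=F^{e_0}_*M$ (from here on $M_0$ denotes this module), $\sqrt{\operatorname{ann}M}$ kills $M_0$, and $P$ kills $F^{e_0}_*\Gamma_P(M)=\Gamma_P(M_0)$. Put $a'=\operatorname{rk}M_0=Q^{e_0}a$. Since $M_P$ has finite length, $\Gamma_P(M)_P=M_P$, hence $\Gamma_P(M_0)_P=(M_0)_P$.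

**Step 4: upper bound for $M$.** If $X^m\mid F^e_*M_0$, apply $\Gamma_P$: $X^m\mid F^e_*\Gamma_P(M_0)$, and $\Gamma_P(M_0)$ is a $B$-module of rank $a'$. By (10.1), $\limsup_em_{e+e_0}(M\leadsto X)/Q^e\le\lambda a'$. Dividing by $Q^{e_0}$,
$$\limsup_e\frac{m_e(M\leadsto X)}{Q^e}\le\lambda a.$$

**Step 5: the plan for the lower bound.** Counting $W_n$ in $F^e_*M_0$ does not help, since those copies may come from modules other than $X$. Instead we carry the copies of $X$ that are known by (10.2) to lie in $F^e_*X$ over to $F^e_*M_0$. At $P$, suitable powers of $X$ and $M_0$ are isomorphic, so some nonzero multiplication by $c$ on a power of $X$ factors through a power of $M_0$. The key fact is that $F^e_*(c\cdot\mathrm{id})$ is far from zero: it sends $F^e_*z$ to $F^e_*(cz)$, which is not multiplication by $c$ on the $R$-module $F^e_*X$.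

In Example 4, with $X=R$ and $M_0=N$: the composite $R\xrightarrow{x}N\xrightarrow{x}R$ is multiplication by $c=x^2$, and $F^e_*(c\cdot{})$ carries the summand of $F^e_*R$ generated by $F^e_*(x^iy^j)$, $i+j$ even, isomorphically onto the one generated by $F^e_*(x^{i+2}y^j)$ whenever $i\le q-3$. There are $\frac{q^2+1}2-q=\frac{(q-1)^2}2$ such pairs, so the identity of $R^{(q-1)^2/2}$ factors through $F^e_*N$, and $N$ receives asymptotically at least $q^2/2$ copies of $R$. In general we have no basis, and $D_n$ replaces it.

**Step 6: the factorization.** Since $P$ is minimal over $\operatorname{ann}M$, $\sqrt{\operatorname{ann}M}\,R_P=PR_P$. So $PR_P$ kills $(M_0)_P$, and $(M_0)_P\cong\kappa(P)^{a'}$, while $X_P\cong\kappa(P)^b$. Hence $(X^{a'})_P\cong(M_0^b)_P$. Clearing denominators, there are $u:X^{a'}\to M_0^b$ that is an isomorphism at $P$, and $v:M_0^b\to X^{a'}$, $c\in R\setminus P$ with $(u_P)^{-1}=v_P/c$. Then $vu$ and $c\cdot\mathrm{id}$ agree at $P$, and $X\to X_P$ is injective as $X$ is torsion-free over $B$. So $vu=c\cdot\mathrm{id}_{X^{a'}}$,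 and
$$\theta_e:=F^e_*(c\cdot\mathrm{id}_{X^{a'}})=F^e_*v\circ F^e_*u\quad\text{factors through }F^e_*M_0^b. \tag{10.3}$$

**Step 7: $D_n(\theta_e)$ is almost surjective.** Fix $n\ge n_0$ and let $e$ vary; all $o(\cdot)$ are for $e\to\infty$ with $n$ fixed. The cokernel $(X/cX)^{a'}$ of $c\cdot\mathrm{id}$ is supported in $V(P+cR)$, so it has dimension $<d$. Lemma 2 with $N=N'=X^{a'}$ and $f=g=c\cdot\mathrm{id}$ gives $\ell\operatorname{coker}D_n(\theta_e)=O(q^{d-1+\alpha})=o(Q^e)$.

**Step 8: restriction to the $X$-part.** Let $m_e=m_e(X\leadsto X)$ and $m'=a'm_e$. Write $F^e_*(X^{a'})=X^{m'}\oplus V_e$, with inclusion $\iota$ of $X^{m'}$ and projection $\rho$ onto $X^{m'}$. Let $E=\operatorname{End}(X)$, a local ring, and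
$$\vartheta=\rho\,\theta_e\,\iota\in\operatorname{Mat}_{m'}(E).$$
By contravariance $D_n(\vartheta)=D_n(\iota)D_n(\theta_e)D_n(\rho)$. Here $D_n(\iota)$ is surjective, and $D_n(\rho)$ is injective with cokernel $\cong D_n(V_e)$. Composing with a surjection on the left does not increase the length of the cokernel, and composing with $D_n(\rho)$ on the right increases it by at most $\ell D_n(V_e)$. With (8.1), $\operatorname{mult}_n(X)=1$, (8.3) and (10.2),
$$\begin{aligned}\ell\operatorname{coker}D_n(\vartheta)&\le\ell\operatorname{coker}D_n(\theta_e)+\ell D_n(V_e)\\&=o(Q^e)+\delta_n\bigl(a'\operatorname{mult}_n(F^e_*X)-a'm_e\bigr)=\delta_na'Q^e\bigl(b(\lambda_n-\lambda)+o(1)\bigr).\end{aligned} \tag{10.4}$$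

**Step 9: the cokernel is computed by a rank over a division ring.** Let $r$ be the rank of the image of $\vartheta$ in $\operatorname{Mat}_{m'}(E/\operatorname{rad}E)$, where $E/\operatorname{rad}E$ is a division ring. A square matrix over $E$ is invertible if and only if it is invertible modulo $\operatorname{rad}E$. So there are invertible $U,V\in\operatorname{Mat}_{m'}(E)$ with $U\vartheta V\equiv\operatorname{diag}(1_r,0)$ modulo $\operatorname{rad}E$.

We claim that $\varphi\in\operatorname{rad}E$ acts as $0$ on $D_n(X)=\operatorname{End}(W_n)/\operatorname{rad}$. Such a $\varphi$ is not an automorphism, so not surjective. By Nakayama it is not surjective modulo $\mathfrak m$, so the induced $\bar\varphi\in\operatorname{End}(W_n)$ is not surjective, and $\bar\varphi\in\operatorname{rad}\operatorname{End}(W_n)$. Since $D_n(\varphi)$ sends the class of $\beta$ to that of $\beta\bar\varphi$, it is $0$.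

By additivity of $D_n$, $D_n(U\vartheta V)$ is therefore the projection of $D_n(X)^{m'}$ onto $r$ of its factors, and $D_n(U),D_n(V)$ are invertible. So $\operatorname{coker}D_n(\vartheta)\cong D_n(X)^{m'-r}$ has length $\delta_n(m'-r)$, and (10.4) becomes
$$m'-r\le a'Q^e\bigl(b(\lambda_n-\lambda)+o(1)\bigr). \tag{10.5}$$

**Step 10: $r$ copies of $X$ split off.** The upper left $r\times r$ block of $U\vartheta V$ is the identity modulo $\operatorname{rad}E$, hence invertible. Including $X^r$ in $X^{m'}$, applying $U\vartheta V$, projecting to $X^r$ and applying the inverse of the block gives $\mathrm{id}_{X^r}$. So $\mathrm{id}_{X^r}$ factors through $\vartheta$, hence through $\theta_e$, hence by (10.3) through $F^e_*M_0^b$. Thus $X^r\mid(F^e_*M_0)^b$, and KRS gives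
$$b\,m_{e+e_0}(M\leadsto X)\ge r\ge a'm_e-a'Q^e\bigl(b(\lambda_n-\lambda)+o(1)\bigr).$$
Divide by $Q^{e+e_0}$ and use $a'=Q^{e_0}a$ and (10.2):
$$\liminf_e\frac{b\,m_e(M\leadsto X)}{Q^e}\ge a\bigl(\lambda b-b(\lambda_n-\lambda)\bigr).$$
The left side does not involve $n$. Letting $n\to\infty$ and using (9.2), $\liminf_em_e(M\leadsto X)/Q^e\ge\lambda a$. With Step 4, Theorem 2 is proved. $\square$

## 11. Descent from the completion

Now $R$ is general again (F-finite, with KRS), and we prove part 2 of Theorem 1. The difficulty is that $\hat X$ may decompose. The completion $\hat R$ is F-finite, $\alpha(\hat R)=\alpha$ because the residue field is the same, and $\widehat{F^e_*M}=F^e_*\hat M$ because the $\mathfrak m^{[q]}$-adic and $\mathfrak m$-adic topologies on $M$ agree.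

**Step 1: splitting descends.** We claim that $\hat Y\mid\hat Z$ implies $Y\mid Z$. Let $ji=1_{\hat Y}$ with $i:\hat Y\to\hat Z$, $j:\hat Z\to\hat Y$. Since $\operatorname{Hom}_{\hat R}(\hat Y,\hat Z)=\operatorname{Hom}_R(Y,Z)\otimes\hat R$, and likewise with $Y,Z$ exchanged, there are $i'\in\operatorname{Hom}_R(Y,Z)$ and $j'\in\operatorname{Hom}_R(Z,Y)$ congruent to $i,j$ modulo $\mathfrak m$. Then $j'i'$ is the identity on $Y/\mathfrak mY$, so it is surjective, hence an automorphism of $Y$.

**Step 2: a formula for $m_e$.** Write $\hat X\cong\bigoplus_iA_i^{a_i}$ with pairwise non-isomorphic indecomposable $A_i$ and $a_i\ge1$. By Step 1, $X^r\mid F^e_*M$ if and only if $\hat X^r\mid F^e_*\hat M$; by KRS over $\hat R$, this holds if and only if $ra_i\le\nu_e(\hat M,A_i)$ for all $i$. Hence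
$$m_e(M\leadsto X)=\nu_e(M,X)=\min_i\left\lfloor\frac{\nu_e(\hat M,A_i)}{a_i}\right\rfloor. \tag{11.1}$$

**Step 3: each $A_i$ is a contributor of dimension $d$.** Let $M_0$ witness that $X$ is an F-contributor. By (11.1), $\nu_e(\hat M_0,A_i)\ge a_i\,m_e(M_0\leadsto X)$, so $\limsup_e\nu_e(\hat M_0,A_i)/p^{e(d+\alpha)}>0$. Since $\dim A_i\le\dim\hat X=d$, Lemma 1(a) over $\hat R$ gives $\dim A_i=d$. So $A_i$ is an F-contributor over $\hat R$, with a unique prime $P_i\in\operatorname{Supp}A_i$ of dimension $d$.

**Step 4: comparing ranks.** Let $\mathfrak p_i=P_i\cap R$. As $P_i\in\operatorname{Supp}\hat X$, $P_i$ contains $\operatorname{ann}(X)\hat R$, so $\mathfrak p_i\in\operatorname{Supp}X$. Then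
$$d=\dim\hat R/P_i\le\dim\hat R/\mathfrak p_i\hat R=\dim R/\mathfrak p_i\le d,$$
so $\dim R/\mathfrak p_i=d$, and $\mathfrak p_i=\mathfrak p$ by part 1 of Theorem 1. As $\dim\hat R/\mathfrak p\hat R=d=\dim\hat R/P_i$, the prime $P_i$ is minimal over $\mathfrak p\hat R$. So $R_{\mathfrak p}\to\hat R_{P_i}$ is flat and local, with closed fiber of finite length $\varepsilon_i\ge1$. For $\dim M\le d$, $M_{\mathfrak p}$ has finite length, and $\hat M_{P_i}=M_{\mathfrak p}\otimes\hat R_{P_i}$ gives
$$\operatorname{rk}_{P_i}(\hat M)=\varepsilon_i\operatorname{rk}_{\mathfrak p}(M).$$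

**Step 5: the limit.** Theorem 2 over $\hat R$ gives $\lambda_{A_i}>0$ with $\nu_e(\hat M,A_i)/p^{e(d+\alpha)}\to\lambda_{A_i}\varepsilon_i\operatorname{rk}_{\mathfrak p}(M)$ for all $M$ with $\dim M\le d$.

If $d+\alpha>0$, the floors in (11.1) disappear in the limit. If $d+\alpha=0$, then $d=0$, so $\mathfrak p=\mathfrak m$ and $\mathfrak mX=0$ by part 1; as $X$ is indecomposable, $X=k$, so that there is one $A_i$, with $a_i=1$, and no rounding takes place. In all cases
$$\lim_e\frac{m_e(M\leadsto X)}{p^{e(d+\alpha)}}=\sigma(X)\operatorname{rk}_{\mathfrak p}(M),\qquad\sigma(X)=\min_i\frac{\varepsilon_i\lambda_{A_i}}{a_i}>0 .$$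
This proves Theorem 1, and with it the conjecture. $\square$

**Remark.** KRS over $R$ was used for Theorem 1 only through $m_e(M\leadsto X)=\nu_e(M,X)$: Lemma 1 is stated for $\nu_e$, the second equality in (11.1) needs only Step 1 and KRS over $\hat R$, and everything in Sections 8–10 takes place over a complete ring. So with $m_e$ replaced by $\nu_e$, also in the definition of F-contributor, Theorem 1 and its proof hold for every F-finite Noetherian local ring of characteristic $p$.

## 12. The full distribution of $F^e_*M$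

With honest limits in hand, the rank chain can be used again, now over $R$ itself, to describe all contributors at once.

**Theorem 3.** Let $R$ be as in Section 1, with KRS, $\mathfrak p$ a prime, $d=\dim R/\mathfrak p$, $Q=p^{d+\alpha}$. Let $\mathcal C_{\mathfrak p}$ be the set of (isomorphism classes of) F-contributors of dimension $d$ with $\mathfrak p$ in their support, and assume $\mathcal C_{\mathfrak p}\ne\emptyset$.

1. The limits $s(M\leadsto X)=\lim_em_e(M\leadsto X)/Q^e$ exist and equal $\sigma(X)\operatorname{rk}_{\mathfrak p}M$ with $\sigma(X)>0$, for all $X\in\mathcal C_{\mathfrak p}$ and all $M$ with $\dim M\le d$. In particular each $X\in\mathcal C_{\mathfrak p}$ is detected by $M=R/\mathfrak p$ and by every $M$ of dimension $d$ with $\mathfrak p\in\operatorname{Supp}M$.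
2. $\displaystyle\sum_{X\in\mathcal C_{\mathfrak p}}\sigma(X)\operatorname{rk}_{\mathfrak p}(X)=1$. Equivalently, $\displaystyle\sum_{X\in\mathcal C_{\mathfrak p}}s(M\leadsto X)\operatorname{rk}_{\mathfrak p}(X)=\operatorname{rk}_{\mathfrak p}(M)$ for all $M$ with $\dim M\le d$.
3. If $\dim M=d$ and $a=\operatorname{rk}_{\mathfrak p}M>0$, then, summing over all indecomposables $Z$ with $\operatorname{rk}_{\mathfrak p}(Z)>0$ occurring in some $F^e_*M$, and with $\sigma(Z):=0$ for $Z\notin\mathcal C_{\mathfrak p}$,
$$\sum_Z\Bigl|\frac{m_e(M\leadsto Z)}{aQ^e}-\sigma(Z)\Bigr|\operatorname{rk}_{\mathfrak p}(Z)\longrightarrow0.$$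
4. $\sigma(X)\operatorname{rk}_{\mathfrak p}(X)\le1$ for $X\in\mathcal C_{\mathfrak p}$, with equality if and only if $F_*X\cong X^{\oplus Q}$.

In Example 4 with $\mathfrak p=0$, we found $\sigma(R)\operatorname{rk}R+\sigma(N)\operatorname{rk}N=\frac12+\frac12=1$, so by part 2 there are no other contributors of dimension $2$.

**Proof.** Write $\operatorname{rk}=\operatorname{rk}_{\mathfrak p}$.

**Part 1** is Theorem 1: for $X\in\mathcal C_{\mathfrak p}$ the prime of Theorem 1 is $\mathfrak p$. The limit is positive exactly when $\operatorname{rk}M>0$, which gives the last sentence.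

**Part 2: identify $\mathcal C_{\mathfrak p}$ with a recurrent class.** Fix $X\in\mathcal C_{\mathfrak p}$. By Theorem 1, $\mathfrak pX=0$ and $X$ is torsion-free over $R/\mathfrak p$. Hence so is every $F^e_*X$, and all its indecomposable summands have positive rank. Let $T$ be the rank chain on the set of indecomposable summands of all $F^e_*X$, $e\ge0$; the construction used only KRS over $R$. By (1.3) and part 1, $T^{(e)}(X,X)=m_e(X\leadsto X)/Q^e\to\sigma(X)\operatorname{rk}X>0$, so $X$ is positive recurrent by (MC1). Let $\mathcal C$ and $\pi$ be as in (MC2).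

Let $Z\in\mathcal C$. The Cesàro limit of $T^{(e)}(X,Z)$ is $\pi(Z)>0$, so $\limsup_em_e(X\leadsto Z)/Q^e>0$. Since $Z$ is nonzero and torsion-free over $R/\mathfrak p$, it has dimension $d$ and $\mathfrak p$ in its support. Hence $Z\in\mathcal C_{\mathfrak p}$, and by part 1
$$\pi(Z)=\lim_eT^{(e)}(X,Z)=\lim_e\frac{m_e(X\leadsto Z)\operatorname{rk}Z}{Q^e\operatorname{rk}X}=\sigma(Z)\operatorname{rk}Z.$$
Conversely, let $Z\in\mathcal C_{\mathfrak p}$. By part 1, $m_e(X\leadsto Z)/Q^e\to\sigma(Z)\operatorname{rk}X>0$, so $Z$ is reached from the recurrent state $X$ and $Z\in\mathcal C$. Thus $\mathcal C=\mathcal C_{\mathfrak p}$ and $\sum_{Z\in\mathcal C_{\mathfrak p}}\sigma(Z)\operatorname{rk}Z=\sum_{Z\in\mathcal C}\pi(Z)=1$. Multiplying by $\operatorname{rk}M$ and using part 1 gives the second form; the choice $M=R/\mathfrak p$ gives back the first.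

**Part 3: pointwise convergence of probability distributions with no loss of mass.** Put $\tau_e(Z)=m_e(M\leadsto Z)\operatorname{rk}Z/(aQ^e)$. By additivity of rank and (1.2), each $\tau_e$ is a probability distribution on the countable set of $Z$ in the statement. By part 1 this set contains $\mathcal C_{\mathfrak p}$, and $\tau_e(Z)\to\tau(Z):=\sigma(Z)\operatorname{rk}Z$ for $Z\in\mathcal C_{\mathfrak p}$. By part 2, $\tau$ has total mass $1$ on $\mathcal C_{\mathfrak p}$. Given $\epsilon>0$, choose a finite $A\subseteq\mathcal C_{\mathfrak p}$ with $\tau(A)>1-\epsilon$. Then $\tau_e(A)\to\tau(A)$, so for large $e$ the $\tau_e$-mass outside $A$ is less than $\epsilon$, and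
$$\sum_Z|\tau_e(Z)-\tau(Z)|\le\sum_{Z\in A}|\tau_e(Z)-\tau(Z)|+2\epsilon,$$
where the sum over the finite set $A$ tends to $0$. As $\epsilon$ is arbitrary, the claim follows.

**Part 4: when a single state carries everything.** The inequality follows from part 2, all terms being positive. If equality holds, then $\mathcal C=\mathcal C_{\mathfrak p}=\{X\}$. All indecomposable summands of $F_*X$ have positive rank and lie in the closed class $\mathcal C$, so $F_*X$ is a power of $X$, and comparing ranks, $F_*X\cong X^{\oplus Q}$. Conversely, if $F_*X\cong X^{\oplus Q}$, then $m_e(X\leadsto X)=Q^e$, so $\sigma(X)\operatorname{rk}X=1$ by part 1. $\square$
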